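\title{A Kaneko--Zagier-type isomorphism for multiple zeta values in positive characteristic}

\begin{abstract}
Let $A=\mathbb{F}_q[\theta]$ and $K=\mathbb{F}_q(\theta)$. We prove, for every $q$, that the $K$-algebra of Thakur's multiple zeta values modulo $\zeta_A(q-1)$ is isomorphic, value by value, to the $K$-algebra of finite multiple zeta values modulo $\zeta_{\mathcal{A}_K}(q)-(\theta-\theta^q)\,\zeta_{\mathcal{A}_K}(1,q-1)$. Both algebras are quotients of one algebra of truncated sums, and we show that both kernels are principal ideals. This describes all $K$-linear relations among finite multiple zeta values and gives the Hilbert series of their algebra. The proof uses the linear independence of Thakur's basis at the infinite place; the rest is a degree count modulo all primes of a given degree, combined with a rigidity property of the substitution $x\mapsto x^q$.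
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection{Two kinds of multiple zeta values}

Let $q$ be a power of a prime number $p$, let $A=\mathbb{F}_q[\theta]$ and $K=\mathbb{F}_q(\theta)$, and let $A_+$ be the set of monic polynomials in $A$. The absolute value $|a/b|=q^{\deg a-\deg b}$ on $K$ is nonarchimedean, with completion $K_\infty=\mathbb{F}_q((1/\theta))$; a sequence in $K_\infty$ converges if and only if its consecutive differences tend to $0$, and a sequence with nonzero limit has eventually constant absolute value. We take the algebraic closure $\overline{K}$ of $K$ inside $\mathbb{C}_\infty$, the completion of an algebraic closure of $K_\infty$. Throughout,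
\[
\theta_k=\theta^{q^k}\ \ (k\in\mathbb{Z}),\qquad y_k=\theta-\theta_k\ \ (k\ge1),\qquad \ell_d=y_1y_2\cdots y_d\ \ (d\ge0),
\]
so that $\ell_0=1$ and $\ell_1=\theta-\theta^q$.

An \emph{index} is a tuple $\mathbf{s}=(s_1,\dots,s_r)$ of positive integers, with $r\ge0$. Its \emph{depth} is $\operatorname{dep}\mathbf{s}=r$ and its \emph{weight} is $\operatorname{wt}\mathbf{s}=s_1+\dots+s_r$. The set $\mathcal{I}$ of indices contains the empty index $\varnothing$, to which every definition below assigns the value $1$. Thakur's multiple zeta value is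
\[
\zeta_A(\mathbf{s})=\sum_{\substack{a_1,\dots,a_r\in A_+\\ \deg a_1>\dots>\deg a_r\ge0}}\frac{1}{a_1^{s_1}\cdots a_r^{s_r}}\in K_\infty ,
\]
and $\mathcal{Z}_\infty$ is the $K$-algebra generated by all $\zeta_A(\mathbf{s})$.

A \emph{prime} is a monic irreducible polynomial $v\in A$. Put
\[
\mathcal{A}_K=\Big(\prod_v A/(v)\Big)\Big/\Big(\bigoplus_v A/(v)\Big).
\]
An element of $\mathcal{A}_K$ is a family of residues, one for each prime, and two families are identified when they agree for all but finitely many primes. An element $u\in K$ has denominator prime to $v$ (we say that $u$ is \emph{$v$-integral}) for almost all $v$, and $u\mapsto(u\bmod v)_v$ embeds $K$ in $\mathcal{A}_K$. The finite multiple zeta value of Chang and Mishiba is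
\[
\zeta_{\mathcal{A}_K}(\mathbf{s})=\Bigg(\sum_{\substack{a_1,\dots,a_r\in A_+\\ \deg v>\deg a_1>\dots>\deg a_r\ge0}}\frac{1}{a_1^{s_1}\cdots a_r^{s_r}}\bmod v\Bigg)_v\in\mathcal{A}_K ,
\]
and $\mathcal{Z}_{\mathcal{A}_K}$ is the $K$-algebra generated by all $\zeta_{\mathcal{A}_K}(\mathbf{s})$. Finally, let
\[
\mathfrak{g}_{\mathcal{A}_K}=\zeta_{\mathcal{A}_K}(q)-\ell_1\,\zeta_{\mathcal{A}_K}(1,q-1)\in\mathcal{Z}_{\mathcal{A}_K}.
\]
The following conjecture is posed in \cite{Tsui}.

\medskip
\noindent\textbf{Conjecture.} \emph{There is a $K$-algebra isomorphism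
\[
\Phi_{\infty,\mathcal{A}_K}:\ \mathcal{Z}_\infty/\zeta_A(q-1)\mathcal{Z}_\infty\xrightarrow{\ \sim\ }\mathcal{Z}_{\mathcal{A}_K}/\mathfrak{g}_{\mathcal{A}_K}\mathcal{Z}_{\mathcal{A}_K}
\]
that sends the class of $\zeta_A(\mathbf{s})$ to the class of $\zeta_{\mathcal{A}_K}(\mathbf{s})$ for every $\mathbf{s}\in\mathcal{I}$.}
\medskip

\subsection{Truncated sums, and why these two elements}

Both kinds of values come from one object. For $d\ge0$ and $s\ge1$ let $S_d(s)=\sum_{a\in A_+,\,\deg a=d}a^{-s}$, and for $k\ge0$ let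
\[
S_{<k}(s_1,\dots,s_r)=\sum_{k>d_1>\dots>d_r\ge0}S_{d_1}(s_1)\cdots S_{d_r}(s_r)\in K,\qquad S_{<k}(\varnothing)=1 .
\]
Letting $k\to\infty$ gives $\zeta_A(\mathbf{s})$; setting $k=\deg v$ and reducing modulo $v$ gives $\zeta_{\mathcal{A}_K}(\mathbf{s})$. Every identity among truncated sums that holds for all $k$ is therefore inherited by both sides, and a first guess is that the two kinds of values satisfy the same relations. Two identities, proved in Lemma~\ref{lem:zg}, refute this guess: for $k\ge1$,
\begin{align}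
S_{<k}(q-1)&=\frac{y_k}{\ell_1\,\ell_{k-1}^{\,q-1}},\label{eq:z}\\
S_{<k}(q)-\ell_1S_{<k}(1,q-1)&=\frac{1}{\ell_{k-1}^{\,q}}.\label{eq:g}
\end{align}
Recall the factorization
\begin{equation}\label{eq:primes}
\theta_d-\theta=\prod_{\deg v\,\mid\, d}v\qquad(d\ge1).
\end{equation}
It shows that a prime $v$ of degree $d$ divides $y_d$ and does not divide $\ell_{d-1}$; if $d\ge2$ it does not divide $\ell_1$ either. So \eqref{eq:z} gives $\zeta_{\mathcal{A}_K}(q-1)=0$, whereas $\zeta_A(q-1)$ is $1$ plus terms of absolute value less than $1$, hence nonzero. In \eqref{eq:g} the roles are reversed. Since $|\ell_{k-1}|\to\infty$, we get $\zeta_A(q)=\ell_1\zeta_A(1,q-1)$, whereas $\mathfrak{g}_{\mathcal{A}_K}=(\ell_{\deg v-1}^{-q}\bmod v)_v$ is a unit of $\mathcal{A}_K$. Any common quotient of $\mathcal{Z}_\infty$ and $\mathcal{Z}_{\mathcal{A}_K}$ that matches values must therefore kill $\zeta_A(q-1)$ and $\mathfrak{g}_{\mathcal{A}_K}$. The conjecture says that nothing else has to be killed.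

\subsection{Results}

Let $[\mathbf{s}]$ be the function $k\mapsto S_{<k}(\mathbf{s})$ from $\mathbb{Z}_{\ge0}$ to $K$. Let $\mathcal{T}_w$ be the $K$-span of the $[\mathbf{s}]$ of weight $w$ (with $\mathcal{T}_w=0$ for $w<0$), and let $\mathcal{T}=\sum_w\mathcal{T}_w$. Put
\[
z=[(q-1)]\in\mathcal{T}_{q-1},\qquad g=[(q)]-\ell_1[(1,q-1)]\in\mathcal{T}_q .
\]
Proposition~\ref{prop:algebra} shows that $\mathcal{T}$ is a $K$-algebra under pointwise multiplication. There are two homomorphisms of $K$-algebras
\[
\lim:\mathcal{T}\to K_\infty,\quad f\mapsto\lim_{k\to\infty}f(k),\qquad\qquad \operatorname{red}:\mathcal{T}\to\mathcal{A}_K,\quad f\mapsto(f(\deg v)\bmod v)_v .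
\]
The limit exists because, for $\mathbf{s}=(s_1,\mathbf{s}')$, the difference $S_{<k+1}(\mathbf{s})-S_{<k}(\mathbf{s})=S_k(s_1)S_{<k}(\mathbf{s}')$ has absolute value at most $q^{-k}$. The reduction is defined because $S_{<\deg v}(\mathbf{s})$ is $v$-integral, so that $f(\deg v)$ is $v$-integral for almost all $v$. The maps send $[\mathbf{s}]$ to $\zeta_A(\mathbf{s})$ and to $\zeta_{\mathcal{A}_K}(\mathbf{s})$. Their images are algebras spanned by these values, so they are $\mathcal{Z}_\infty$ and $\mathcal{Z}_{\mathcal{A}_K}$. Also $\lim z=\zeta_A(q-1)$ and $\operatorname{red}g=\mathfrak{g}_{\mathcal{A}_K}$.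

\begin{theorem}\label{thm:main}
We have $\ker(\lim)=g\mathcal{T}$ and $\ker(\operatorname{red})=z\mathcal{T}$. Consequently both sides of the Conjecture are isomorphic to $\mathcal{T}/(g\mathcal{T}+z\mathcal{T})$, compatibly with $[\mathbf{s}]\mapsto\zeta_A(\mathbf{s})$ and $[\mathbf{s}]\mapsto\zeta_{\mathcal{A}_K}(\mathbf{s})$, and the Conjecture holds for every $q$.
\end{theorem}

An index $\mathbf{s}=(s_1,\dots,s_r)$ is a \emph{Thakur index} if $s_i\le q$ for $i<r$ and $s_r<q$; the empty index is a Thakur index. Let $\mathcal{Z}_{\mathcal{A}_K,w}$ be the $K$-span of the $\zeta_{\mathcal{A}_K}(\mathbf{s})$ of weight $w$.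

\begin{theorem}\label{thm:structure}
\begin{enumerate}
\item[(1)] The algebra $\mathcal{T}=\bigoplus_w\mathcal{T}_w$ is graded, with basis $\{g^n[\mathbf{s}]:n\ge0,\ \mathbf{s}\text{ Thakur}\}$, and
\[
\sum_w\dim_K\mathcal{T}_w\,X^w=\frac{1}{1-X-\dots-X^q}.
\]
\item[(2)] A finite sum $\sum_{\mathbf{s}}c_{\mathbf{s}}\zeta_{\mathcal{A}_K}(\mathbf{s})$ with $c_{\mathbf{s}}\in K$ vanishes if and only if $\sum_{\mathbf{s}}c_{\mathbf{s}}[\mathbf{s}]\in z\mathcal{T}$.
\item[(3)] The algebra $\mathcal{Z}_{\mathcal{A}_K}$ is graded by weight, and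
\[
\sum_w\dim_K\mathcal{Z}_{\mathcal{A}_K,w}\,X^w=\frac{1-X^{q-1}}{1-X-\dots-X^q}.
\]
\item[(4)] The element $\mathfrak{g}_{\mathcal{A}_K}$ is a nonzerodivisor of $\mathcal{Z}_{\mathcal{A}_K}$ and is transcendental over $K$, and $\mathcal{Z}_{\mathcal{A}_K}$ is a free graded $K[\mathfrak{g}_{\mathcal{A}_K}]$-module. Both sides of the Conjecture are graded, with Hilbert series
\[
\frac{(1-X^{q-1})(1-X^q)}{1-X-\dots-X^q}.
\]
\end{enumerate}
\end{theorem}

The coefficient of $X^w$ in the series of part (1) counts the indices of weight $w$ with all entries at most $q$, which for $w\le q$ are all indices of weight $w$. So by (1) and (2) the finite values of a weight $w\le q-2$ are linearly independent, and in weight $q-1$ the only relation is $\zeta_{\mathcal{A}_K}(q-1)=0$.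

\begin{example}\label{ex:q2}
Let $q=2$. Then $z=[(1)]$, and $[(2)]=z^2$ because squaring is additive. Hence $\zeta_{\mathcal{A}_K}(1)=\zeta_{\mathcal{A}_K}(2)=0$ and $\zeta_{\mathcal{A}_K}(1,1)=\mathfrak{g}_{\mathcal{A}_K}/\ell_1$, while $\zeta_A(2)=\zeta_A(1)^2$ and $\zeta_A(1,1)=\zeta_A(1)^2/\ell_1$. All values of weights $1$ and $2$ have class $0$ on both sides of the Conjecture, in agreement with the series $(1-X)(1-X^2)/(1-X-X^2)=1+X^3/(1-X-X^2)$.
\end{example}

\subsection{Plan of the proof}

Section~\ref{sec:algebra} collects the identities for power sums. Section~\ref{sec:span} shows that the functions $g^n[\mathbf{s}]$ with $\mathbf{s}$ Thakur span $\mathcal{T}$. Section~\ref{sec:infty} recalls the two deep results that we use, both on linear independence of the $\zeta_A(\mathbf{s})$, and deduces $\ker(\lim)=g\mathcal{T}$ together with an exact rate of decay for every element of $\mathcal{T}$. Section~\ref{sec:finite} is the heart of the paper: it proves $\ker(\operatorname{red})=z\mathcal{T}$, and it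 opens with the smallest case of the argument. Section~\ref{sec:end} assembles the theorems.

\section{Power sums and the algebra of truncated sums}\label{sec:algebra}

\begin{lemma}\label{lem:powersum}
For $d\ge0$ and $1\le s\le q$ we have $S_d(s)=\ell_d^{-s}$.
\end{lemma}

\begin{proof}
Let $e_d(X)=\prod_{\deg b<d}(X-b)$, the product over all $b\in A$ of degree less than $d$, including $b=0$, and let $D_d=e_d(\theta^d)$. Thus $e_0=X$ and $D_0=1$. Call a polynomial \emph{$\mathbb{F}_q$-linear} if it has the form $\sum_ia_iX^{q^i}$. If $e_d$ is $\mathbb{F}_q$-linear, then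
\[
e_{d+1}(X)=\prod_{c\in\mathbb{F}_q}e_d(X-c\theta^d)=\prod_{c\in\mathbb{F}_q}\big(e_d(X)-cD_d\big)=e_d(X)^q-D_d^{q-1}e_d(X).
\]
So every $e_d$ is $\mathbb{F}_q$-linear, its derivative is a constant $E_d$, and $E_{d+1}=-D_d^{q-1}E_d$.

Next we prove Carlitz's recursion $D_{d+1}=-y_{d+1}D_d^q$. The $\mathbb{F}_q$-linear polynomial $\phi(X)=e_{d+1}(\theta X)-\theta e_{d+1}(X)$ has no term in $X$, so $\phi=h^q$ with $h\in\overline{K}[X]$ of degree $q^d$. It vanishes at the $q^d$ roots of $e_d$, so $h$ is a constant multiple of $e_d$, and comparing leading coefficients gives $\phi=(\theta_{d+1}-\theta)e_d^q$. Put $X=\theta^d$, which is a root of $e_{d+1}$.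

The two recursions give $E_{d+1}/D_{d+1}=y_{d+1}^{-1}E_d/D_d$, hence $E_d/D_d=\ell_d^{-1}$. Finally $e_d(X)-D_d=e_d(X-\theta^d)=\prod_a(X-a)$, the product over monic $a$ of degree $d$. Logarithmic differentiation gives
\[
\sum_{s\ge1}S_d(s)X^{s-1}=\sum_a\frac{1}{a-X}=\frac{\ell_d^{-1}}{1-e_d(X)/D_d},\qquad \frac{e_d(X)}{D_d}=\ell_d^{-1}X+O(X^q),
\]
and the coefficient of $X^{s-1}$ for $s\le q$ is $\ell_d^{-s}$.
\end{proof}

The bound $s\le q$ is sharp: for $d=1$ we have $e_1/D_1=(X-X^q)/\ell_1$, and the same expansion gives $S_1(q+1)=\ell_1^{-q-1}-\ell_1^{-2}$. This is why indices with entries at most $q$ play a special part below.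

\begin{lemma}\label{lem:zg}
The identities \eqref{eq:z} and \eqref{eq:g} hold for $k\ge1$, and $z(0)=g(0)=0$. Moreover, for all $k\ge0$,
\begin{equation}\label{eq:gz}
\ell_1S_k(1)z(k)=g(k),\qquad S_k(q)=g(k+1).
\end{equation}
\end{lemma}

\begin{proof}
At $k=0$ the sums defining $z$ and $g$ are empty. For $k=1$ both sides of \eqref{eq:z} equal $1$. Assume \eqref{eq:z} for $k$ and write its right side as $\ell_k/(\ell_1\ell_{k-1}^q)$. Since $z(k+1)=z(k)+\ell_k^{-(q-1)}$ by Lemma~\ref{lem:powersum},
\[
\ell_1\ell_k^{q-1}z(k+1)=y_k^q+\ell_1=(\theta^q-\theta_{k+1})+(\theta-\theta^q)=y_{k+1},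
\]
which is \eqref{eq:z} for $k+1$. It follows that $\ell_1S_j(1)z(j)=\ell_{j-1}^{-q}$ for $j\ge1$, and the left side is $0$ for $j=0$. Hence for $k\ge1$ the sum defining $g(k)$ telescopes:
\[
g(k)=\sum_{j<k}S_j(q)-\ell_1\sum_{j<k}S_j(1)z(j)=\sum_{0\le j<k}\ell_j^{-q}-\sum_{1\le j<k}\ell_{j-1}^{-q}=\ell_{k-1}^{-q}.
\]
This is \eqref{eq:g}, and both parts of \eqref{eq:gz} follow.
\end{proof}

To multiply two truncated sums we must multiply two power sums of the same degree $d$. The terms $a^{-r}b^{-s}$ with $a\ne b$ are handled by partial fractions, and they produce sums over the polynomials $a-b$ of lower degree. Put $z_i=[(i)]$, so $z=z_{q-1}$.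

\begin{lemma}\label{lem:product}
For $r,s\ge1$ there are $\delta_1,\dots,\delta_{r+s-1}\in\mathbb{F}_p$, independent of $d$, such that
\[
S_d(r)S_d(s)=S_d(r+s)+\sum_{i=1}^{r+s-1}\delta_i\,S_d(r+s-i)\,z_i(d)\qquad(d\ge0).
\]
\end{lemma}

\begin{proof}
For $a\ne b$ and $t=a-b$ we have $a^{-r}b^{-s}=t^{-1}\big(a^{-(r-1)}b^{-s}-a^{-r}b^{-(s-1)}\big)$. Induction on $r+s$ gives integers $\epsilon_j,\epsilon_j'$, depending only on $r,s,j$, with
\[
\frac{1}{a^rb^s}=\sum_{j=1}^r\frac{\epsilon_j}{t^{r+s-j}a^j}+\sum_{j=1}^s\frac{\epsilon'_j}{t^{r+s-j}b^j}.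
\]
Sum over pairs $a\ne b$ of monic polynomials of degree $d$. For fixed $a$, or for fixed $b$, the difference $t$ runs over all nonzero polynomials of degree less than $d$. Writing $t$ as a constant times a monic polynomial gives $\sum_tt^{-i}=\big(\sum_{c\in\mathbb{F}_q^\times}c^{-i}\big)z_i(d)$, and $\sum_cc^{-i}$ is $-1$ or $0$ according as $q-1$ divides $i$ or not. Put $i=r+s-j$. The pairs with $a=b$ contribute $S_d(r+s)$.
\end{proof}

For $a\ge1$ and a function $u:\mathbb{Z}_{\ge0}\to K$ define $(I_au)(k)=\sum_{j<k}S_j(a)u(j)$. The operator $I_a$ is $K$-linear and prepends an entry: $I_a[\mathbf{s}]=[(a,\mathbf{s})]$.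

\begin{proposition}\label{prop:algebra}
If $\mathbf{s},\mathbf{s}'$ have depths $n,n'$, then $[\mathbf{s}][\mathbf{s}']$ is a $K$-linear combination of functions $[\mathbf{t}]$ with $\operatorname{wt}\mathbf{t}=\operatorname{wt}\mathbf{s}+\operatorname{wt}\mathbf{s}'$ and $\max(n,n')\le\operatorname{dep}\mathbf{t}\le n+n'$. In particular $\mathcal{T}$ is a $K$-algebra and $\mathcal{T}_w\mathcal{T}_{w'}\subset\mathcal{T}_{w+w'}$.
\end{proposition}

\begin{proof}
We use induction on $n+n'$. If $n=0$ or $n'=0$, one factor is $1$. Otherwise write $f=[\mathbf{s}]=I_au$ and $f'=[\mathbf{s}']=I_bu'$, where $u,u'$ are the functions of indices of depths $n-1$, $n'-1$. Split the double sum $f(k)f'(k)=\sum_{j,j'<k}S_j(a)u(j)S_{j'}(b)u'(j')$ according to $j>j'$, $j<j'$, $j=j'$, and apply Lemma~\ref{lem:product} to the last part: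
\[
ff'=I_a(uf')+I_b(fu')+I_{a+b}(uu')+\sum_i\delta_iI_{a+b-i}(z_iuu').
\]
Put $\nu=\max(n,n')$. By induction $uf'$ and $fu'$ are combinations of depths in $[\nu-1,\,n+n'-1]$, and $uu'$ is a combination of depths in $[\nu-1,\,n+n'-2]$. So $z_iuu'$ is a combination of products $z_i[\mathbf{t}]$ of total depth at most $n+n'-1$, and induction applies again and gives depths in $[\nu-1,\,n+n'-1]$. The outer operator adds $1$ to each depth. Weights add in every term.
\end{proof}

Only the lower bound on the depth is used later; the upper bound makes the induction close.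

\section{Reduction to Thakur indices}\label{sec:span}

Let $\mathcal{T}^{\mathrm{Th}}_w$ be the span of the $[\mathbf{s}]$ with $\mathbf{s}$ Thakur of weight $w$.

\begin{proposition}\label{prop:span}
For all $w$ we have $\mathcal{T}_w=\mathcal{T}^{\mathrm{Th}}_w+g\mathcal{T}_{w-q}$. Hence $\mathcal{T}_w$ is spanned by the $g^n[\mathbf{s}]$ with $\mathbf{s}$ Thakur and $qn+\operatorname{wt}\mathbf{s}=w$.
\end{proposition}

The definition of $g$ is the first instance: $[(q)]=\ell_1[(1,q-1)]+g$. The difficulty is that a bad entry may occur in the middle of an index, and $g\mathcal{T}$ is not visibly preserved by the operators $I_a$. An entry $a<q$ in front absorbs $g$: for $1\le a\le q-1$ we have $S_j(a)S_j(1)=S_j(a+1)$ by Lemma~\ref{lem:powersum}, so \eqref{eq:gz} gives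
\begin{equation}\label{eq:absorb}
I_a(gu)=\ell_1I_{a+1}(zu)\qquad(1\le a\le q-1,\ u\in\mathcal{T}).
\end{equation}
For example, $[(a,q)]=\ell_1[(a,1,q-1)]+\ell_1[(a+1,q-1)]$, a combination of two Thakur indices. An entry $q$ in front does not absorb $g$, so we need a way to move $g$ through a run of entries equal to $q$.

For $u\in\mathcal{T}$ put $Nu=\ell_1I_1(zu)\in\mathcal{T}$ and $(\overline{N}u)(k)=\sum_{j<k}S_j(q)u(j+1)$. By \eqref{eq:gz} and $g(0)=0$,
\[
(Nu)(k)=\sum_{i<k}g(i)u(i),\qquad(\overline{N}u)(k)=\sum_{i\le k}g(i)u(i).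
\]
Hence $\overline{N}u=Nu+gu$ and $(\overline{N}u)(j)=(Nu)(j+1)$. The second relation gives $(I_q\overline{N}u)(k)=\sum_{j<k}S_j(q)(Nu)(j+1)=(\overline{N}Nu)(k)$, and therefore
\begin{equation}\label{eq:run}
I_q^m\,\overline{N}u=\overline{N}N^mu=N^{m+1}u+g\,N^mu\qquad(m\ge0).
\end{equation}
Bad entries occur in $\overline{N}u$. First, $\overline{N}1=[(q)]$. Second, if $u=[(b,\mathbf{t})]$, then $u(j+1)=u(j)+S_j(b)[\mathbf{t}](j)$, and Lemma~\ref{lem:product} gives
\begin{equation}\label{eq:big}
\overline{N}[(b,\mathbf{t})]=[(q,b,\mathbf{t})]+[(q+b,\mathbf{t})]+\sum_{e=1}^{q+b-1}\delta_e\,I_{q+b-e}(z_e[\mathbf{t}]).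
\end{equation}

Let $\mathcal{T}_w^{\ge n}$ be the span of the $[\mathbf{s}]$ of weight $w$ and depth at least $n$. Proposition~\ref{prop:algebra} gives
\begin{equation}\label{eq:depth}
z_e\mathcal{T}_w^{\ge n}\subset\mathcal{T}_{w+e}^{\ge\max(n,1)},\qquad N\mathcal{T}_w^{\ge n}\subset\mathcal{T}_{w+q}^{\ge\max(n,1)+1},
\end{equation}
and for $u\in\mathcal{T}_w^{\ge n}$ the function $I_{a_1}\cdots I_{a_i}u$ is a combination of $[\mathbf{s}]$ where $\mathbf{s}$ begins with $a_1,\dots,a_i$ and has depth at least $n+i$.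

\begin{proof}[Proof of Proposition~\ref{prop:span}]
The rewriting rules either raise the depth, or keep an initial segment and change the next entry, by lowering an entry larger than $q$ or by raising an entry smaller than $q$ by one. Both changes are increases in the order
\[
\cdots\triangleleft q+3\triangleleft q+2\triangleleft q+1\triangleleft1\triangleleft2\triangleleft\cdots\triangleleft q
\]
on the positive integers. On the finite set of indices of weight $w$, put $\mathbf{s}\prec\mathbf{s}'$ if $\operatorname{dep}\mathbf{s}<\operatorname{dep}\mathbf{s}'$, or if the depths agree and $\mathbf{s}$ precedes $\mathbf{s}'$ lexicographically for $\triangleleft$. This is a total order. We claim that if $\mathbf{s}$ has weight $w$ and is not Thakur, then $[\mathbf{s}]$ is, modulo $g\mathcal{T}_{w-q}$, a combination of $[\mathbf{s}']$ with $\operatorname{wt}\mathbf{s}'=w$ and $\mathbf{s}'\succ\mathbf{s}$. Descending induction along $\prec$ then gives the first assertion, and induction on $w$ gives the second. Write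 $\{q\}^m$ for $m$ consecutive entries equal to $q$.

\emph{Case 1: some entry exceeds $q$.} Single out the first such entry and the maximal run of $q$'s just before it: $\mathbf{s}=(s_1,\dots,s_i,\{q\}^m,q+b,\mathbf{t})$ with $m\ge0$, $b\ge1$, $s_1,\dots,s_i\le q$, and $s_i<q$ if $i\ge1$. Let $u=[(b,\mathbf{t})]$ and $n=1+\operatorname{dep}\mathbf{t}$, so $\operatorname{dep}\mathbf{s}=i+m+n$. Apply $I_q^m$ to \eqref{eq:big} and use \eqref{eq:run}:
\[
[(\{q\}^m,q+b,\mathbf{t})]=N^{m+1}u+gN^mu-[(\{q\}^{m+1},b,\mathbf{t})]-\sum_{e=1}^{q+b-1}\delta_e\,I_q^mI_{q+b-e}(z_e[\mathbf{t}]).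
\]
Now apply $I_{s_1}\cdots I_{s_i}$ and examine the four terms with \eqref{eq:depth}. The first and third give depths at least $i+m+n+1>\operatorname{dep}\mathbf{s}$. The last sum gives indices of depth at least $i+m+1+\operatorname{dep}\mathbf{t}=\operatorname{dep}\mathbf{s}$ that share the first $i+m$ entries of $\mathbf{s}$ and continue with $q+b-e$; as $q+b\triangleleft q+b-e$, they are larger than $\mathbf{s}$. If $i=0$, the second term lies in $g\mathcal{T}_{w-q}$. If $i\ge1$, then by \eqref{eq:absorb} it becomes $\ell_1I_{s_1}\cdots I_{s_{i-1}}I_{s_i+1}(zN^mu)$. Since $zN^mu$ has depths at least $m+n$, we obtain indices of depth at least $\operatorname{dep}\mathbf{s}$ beginning with $s_1,\dots,s_{i-1},s_i+1$, and $s_i\triangleleft s_i+1$ because $s_i<q$.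

\emph{Case 2: all entries are at most $q$.} Then the last entry is $q$, and $\mathbf{s}=(s_1,\dots,s_i,\{q\}^{m+1})$ with $m\ge0$, and $s_i<q$ if $i\ge1$; the depth is $i+m+1$. By \eqref{eq:run} with $u=1$, we have $[(\{q\}^{m+1})]=N^{m+1}1+gN^m1$. By \eqref{eq:depth}, $N^j1$ has depths at least $j+1$ for $j\ge1$. So the first term gives, after prefixing, depths at least $i+m+2$. If $i=0$, the second term lies in $g\mathcal{T}_{w-q}$. If $i\ge1$, it becomes $\ell_1I_{s_1}\cdots I_{s_{i-1}}I_{s_i+1}(zN^m1)$. Here $zN^m1$ has depths at least $m+1$ (for $m=0$ it is $z$), so we obtain indices of depth at least $i+m+1$ beginning with $s_1,\dots,s_{i-1},s_i+1$, which are larger than $\mathbf{s}$.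
\end{proof}

\section{The infinite place}\label{sec:infty}

We use two published theorems. The first is the independence part of Thakur's basis theorem.

\begin{theorem}[\cite{CCM,IKLNP}]\label{thm:basis}
For each $w\ge1$, the values $\zeta_A(\mathbf{s})$, with $\mathbf{s}$ running over the Thakur indices of weight $w$, are linearly independent over $K$.
\end{theorem}

\begin{theorem}[\cite{Chang}]\label{thm:weights}
Let $w_1,\dots,w_l$ be distinct positive integers, and let $V_i$ be a finite $K$-linearly independent set of values $\zeta_A(\mathbf{s})$ of weight $w_i$. Then $\{1\}\cup V_1\cup\dots\cup V_l$ is linearly independent over $\overline{K}$.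
\end{theorem}

Taking for $V_i$ the values at the Thakur indices of weight $w_i$, we see that \emph{the values $\zeta_A(\mathbf{s})$, with $\mathbf{s}$ running over the Thakur indices of all weights, including $\zeta_A(\varnothing)=1$, are linearly independent over $K$}. This fact enters the paper only through the next lemma, in which $g(k)=\ell_{k-1}^{-q}$ serves as the unit of decay.

\begin{lemma}\label{lem:decay}
Let $\tau=\sum c_{n,\mathbf{s}}\,g^n[\mathbf{s}]$ be a finite sum over $n\ge0$ and Thakur indices $\mathbf{s}$, with $c_{n,\mathbf{s}}\in K$ not all zero. Let $n_0$ be the least $n$ with some $c_{n,\mathbf{s}}\ne0$. Then there is $C>0$ with $|\tau(k)|=C\,|\ell_{k-1}|^{-qn_0}$ for all large $k$.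
\end{lemma}

\begin{proof}
Write $\tau=g^{n_0}(\tau_0+g\tau_1)$ with $\tau_0=\sum_{\mathbf{s}}c_{n_0,\mathbf{s}}[\mathbf{s}]$ and $\tau_1\in\mathcal{T}$. Since $\lim g=0$, the function $\tau_0+g\tau_1$ has limit $\sum_{\mathbf{s}}c_{n_0,\mathbf{s}}\zeta_A(\mathbf{s})\neq0$, so its absolute value is eventually a positive constant.
\end{proof}

\begin{corollary}\label{cor:infty}
\begin{enumerate}
\item[(a)] The $g^n[\mathbf{s}]$ with $n\ge0$ and $\mathbf{s}$ Thakur form a $K$-basis of $\mathcal{T}$, and an element of $\mathcal{T}$ that vanishes for all large $k$ is $0$.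
\item[(b)] $\ker(\lim)=g\mathcal{T}$.
\item[(c)] If $\tau_0,\dots,\tau_{q-1}\in\mathcal{T}$ and $\sum_{i=0}^{q-1}\ell_{k-1}^i\tau_i(k)=0$ for all large $k$, then all $\tau_i=0$.
\item[(d)] If $f\in\mathcal{T}$, $n\ge0$ and $g^nf\in z\mathcal{T}$, then $f\in z\mathcal{T}$.
\end{enumerate}
\end{corollary}

\begin{proof}
(a) These functions span by Proposition~\ref{prop:span}, and by Lemma~\ref{lem:decay} a nontrivial combination of them is nonzero at all large $k$.

(b) We have $g\mathcal{T}\subset\ker(\lim)$ as $\lim g=0$. If $\tau\neq0$ and $\lim\tau=0$, then $n_0\ge1$ in Lemma~\ref{lem:decay}, so $\tau\in g\mathcal{T}$.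

(c) By Lemma~\ref{lem:decay}, for large $k$ the terms with $\tau_i\ne0$ have absolute values $C_i|\ell_{k-1}|^{i-qn_i}$. The exponents are distinct modulo $q$, hence distinct, and $|\ell_{k-1}|\to\infty$. So if some $\tau_i$ were nonzero, the term with the largest exponent would exceed all others, and the sum would not vanish.

(d) By induction it suffices to take $n=1$. If $gf=zf'$ with $f'\in\mathcal{T}$, then $\zeta_A(q-1)\lim f'=0$ in the field $K_\infty$, and $\zeta_A(q-1)\ne0$. By (b), $f'=gf''$ with $f''\in\mathcal{T}$. Then $g(f-zf'')=0$, and $g(k)\ne0$ for $k\ge1$, so $f=zf''$ by (a).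
\end{proof}

\section{The kernel of the reduction map}\label{sec:finite}

We saw in Section~\ref{sec:intro} that $\operatorname{red}z=\zeta_{\mathcal{A}_K}(q-1)=0$, so $z\mathcal{T}\subset\ker(\operatorname{red})$. This section proves the opposite inclusion.

\subsection{A degree count}

The function value $f(d)$ does not depend on the prime $v$ of degree $d$ modulo which it is reduced. So if $\operatorname{red}f=0$, then for large $d$ the numerator of the single element $f(d)$ is divisible by all primes of degree $d$ at once. Their product is almost all of $\theta_d-\theta$: by \eqref{eq:primes},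
\begin{equation}\label{eq:Pi}
\prod_{\deg v=d}v=\frac{\theta_d-\theta}{R_d},\qquad R_d\in A,\qquad\deg R_d\le\sum_{1\le e\le d/2}q^e\le2q^{d/2},
\end{equation}
because $R_d$ divides the product of the $\theta_e-\theta$ over the proper divisors $e$ of $d$.

\begin{example}\label{ex:count}
Let $1\le s\le q-1$ and $a_d=\ell_{d-1}^sS_{<d}(s)=\sum_{j<d}(\ell_{d-1}/\ell_j)^s\in A$. Since $|S_{<d}(s)|=1$, we have $a_d\ne0$ and $\deg a_d=s(q+\dots+q^{d-1})<\frac{s}{q-1}q^d$. If $\zeta_{\mathcal{A}_K}(s)=0$, then \eqref{eq:Pi} forces $\deg a_d\ge q^d-2q^{d/2}$ for large $d$. This is impossible for $s\le q-2$. For $s=q-1$ there is just enough room: $\deg a_d=q^d-q$, so $a_d$ must be $\theta_d-\theta$ times a fraction whose numerator and denominator have degree at most $2q^{d/2}$, and indeed $a_d=y_d/\ell_1$ by \eqref{eq:z}.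
\end{example}

Two difficulties arise in general. In weight $w\ge q$ the numerator has degree about $\frac{w}{q-1}q^d$, which is too large for the count; we shall replace it by a polynomial that is congruent to it modulo $\theta_d-\theta$ and has degree about $q^d$. And the count then yields no contradiction, only the shape seen for $s=q-1$, separately for each $d$; we shall use the recursion from $d$ to $d+1$ to turn these shapes into one identity.

\subsection{The linear system and the key proposition}

Let $0\ne f\in\ker(\operatorname{red})$. By Proposition~\ref{prop:span}, after multiplying $f$ by a nonzero element of $A$ we may write $f=\sum c_{n,\mathbf{s}}\,g^n[\mathbf{s}]$ with $\mathbf{s}$ Thakur and $c_{n,\mathbf{s}}\in A$. Fix an integer $w_0$ with $w_0>qn+\operatorname{wt}\mathbf{s}$ whenever $c_{n,\mathbf{s}}\ne0$. Let $\mathcal{J}$ be the finite set of pairs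
\[
\big(w_0-qn-s_1-\dots-s_i,\ (s_{i+1},\dots,s_r)\big),\qquad c_{n,(s_1,\dots,s_r)}\ne0,\quad0\le i\le r .
\]
Every $(m,\mathbf{s})\in\mathcal{J}$ has $m\ge\operatorname{wt}\mathbf{s}+1\ge1$ and all entries of $\mathbf{s}$ at most $q$, and if $\mathbf{s}=(s_1,\mathbf{s}')$, then $(m-s_1,\mathbf{s}')\in\mathcal{J}$. For $k\ge1$ define the column vector
\[
G_k=\big(\ell_{k-1}^m\,S_{<k}(\mathbf{s})\big)_{(m,\mathbf{s})\in\mathcal{J}} .
\]
Here we use that the entries are at most $q$: by Lemma~\ref{lem:powersum}, $S_{<k}(\mathbf{s})$ is a sum of products $\prod_i\ell_{d_i}^{-s_i}$ with $\ell_{d_i}\mid\ell_{k-1}$, so $G_k\in A^{\mathcal{J}}$ as $m\ge\operatorname{wt}\mathbf{s}$. The entries of $G_1$ are $1$ in depth at most $1$ and $0$ otherwise. Multiplying $S_{<k+1}(\mathbf{s})=S_{<k}(\mathbf{s})+\ell_k^{-s_1}S_{<k}(\mathbf{s}')$ by $\ell_k^m$ and using $\ell_k=y_k\ell_{k-1}$, we get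
\begin{equation}\label{eq:system}
G_{k+1}=M(\theta_k)\,G_k ,
\end{equation}
where the matrix $M=M(x)$, with entries in $A[x]$ and independent of $k$, acts by
\[
(Mp)_{(m,\mathbf{s})}=(\theta-x)^m\,p_{(m,\mathbf{s})}+(\theta-x)^{m-s_1}\,p_{(m-s_1,\mathbf{s}')},
\]
without second term for $\mathbf{s}=\varnothing$. Order $\mathcal{J}$ so that the depth is nondecreasing. Then $M$ is lower triangular with diagonal entries $(\theta-x)^m$, so $M(\rho)$ is invertible for every $\rho\in\overline{K}$ with $\rho\ne\theta$. For a row $B$ and a column $p$ indexed by $\mathcal{J}$ we write $B\cdot p=\sum_{j\in\mathcal{J}}B_jp_j$. Let $c\in A^{\mathcal{J}}$ be the row with entry $c_{n,\mathbf{s}}$ at $(w_0-qn,\mathbf{s})$ whenever $c_{n,\mathbf{s}}\ne0$, and $0$ elsewhere. Since $g(k)^n=\ell_{k-1}^{-qn}$,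
\begin{equation}\label{eq:cG}
c\cdot G_k=\ell_{k-1}^{w_0}f(k)\qquad(k\ge1).
\end{equation}

\begin{proposition}\label{prop:key}
There are a row $B\in K[x]^{\mathcal{J}}$ and an integer $k_0$ such that $B(\theta)=c$ and $B(\theta_k)\cdot G_k=0$ for all $k\ge k_0$.
\end{proposition}

Such a row explains the vanishing of $\operatorname{red}f$: modulo almost every prime $v$ of degree $k$ we have $\theta_k\equiv\theta$, hence $c\cdot G_k\equiv B(\theta_k)\cdot G_k=0$. The proposition says that a reason of this kind always exists.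

\begin{example}\label{ex:z}
Take $f=z$ and $w_0=q$. Then $\mathcal{J}=\{(1,\varnothing),(q,(q-1))\}$, $c=(0,1)$, and by \eqref{eq:z}
\[
G_k=\ell_{k-1}\begin{pmatrix}1\\ y_k/\ell_1\end{pmatrix},\qquad M=\begin{pmatrix}\theta-x&0\\ \theta-x&(\theta-x)^q\end{pmatrix}.
\]
The row $B=(-(\theta-x)/\ell_1,\,1)$ satisfies $B(\theta)=c$ and $B(\theta_k)\cdot G_k=0$. It also reproduces itself under the recursion. Since $\ell_1-\theta+x^q=-(\theta-x)^q$, we have $B(x^q)M(x)=(\theta-x)^qB(x)$; evaluating at $x=\theta_k$ gives $B(\theta_{k+1})\cdot G_{k+1}=y_k^q\,B(\theta_k)\cdot G_k$. The operation $B(x)\mapsto B(x^q)M(x)$ governs the whole proof.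
\end{example}

\begin{proof}[Proof that Proposition~\ref{prop:key} implies $f\in z\mathcal{T}$]
Write $B(\theta)-B(x)=(\theta-x)\sum_{j\ge0}(\theta-x)^j\beta_j$, a finite sum with rows $\beta_j\in K^{\mathcal{J}}$. For $k\ge\max(k_0,1)$, \eqref{eq:cG} gives $\ell_{k-1}^{w_0}f(k)=\big(B(\theta)-B(\theta_k)\big)\cdot G_k=\sum_jy_k^{j+1}\beta_j\cdot G_k$. Substitute $y_k=\ell_1\ell_{k-1}^{q-1}z(k)$ from \eqref{eq:z} and the definition of $G_k$:
\[
f(k)=z(k)\sum_{j\ge0}\ \sum_{(m,\mathbf{s})\in\mathcal{J}}\ell_{k-1}^{\,(q-1)(j+1)+m-w_0}\,\big(\ell_1^{j+1}\beta_{j,(m,\mathbf{s})}\,z^j[\mathbf{s}]\big)(k).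
\]
The functions in parentheses lie in $\mathcal{T}$, but the powers of $\ell_{k-1}$ need not; those with exponent $-qn$, $n\ge0$, do, being $g^n$. Multiply by $g(k)^{n_1}=\ell_{k-1}^{-qn_1}$, with $n_1$ so large that all exponents become less than $q$, and write each exponent as $i-qn$ with $0\le i<q$ and $n\ge0$. We obtain $\tau_0,\dots,\tau_{q-1}\in\mathcal{T}$ with
\[
(g^{n_1}f)(k)=\sum_{i=0}^{q-1}\ell_{k-1}^i\,(z\tau_i)(k)\qquad\text{for all large }k .
\]
Corollary~\ref{cor:infty}(c), applied to $g^{n_1}f-z\tau_0,\,-z\tau_1,\dots,-z\tau_{q-1}$, gives $g^{n_1}f=z\tau_0$, and Corollary~\ref{cor:infty}(d) gives $f\in z\mathcal{T}$.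
\end{proof}

The rest of the section proves Proposition~\ref{prop:key}. In all estimates $O(\cdot)$, the constant is independent of $k$.

\subsection{Digits in base $\theta_k$}

To shrink $G_k$ modulo $\theta_k-\theta$, write $G_k=p(\theta_k)$ with $p$ of bounded degree in $x$ and coefficients of degree about $q^k$ in $\theta$, and pass to $p(\theta)$. The expansion in base $\theta_k$ would give such a $p$, but its digits are not $K$-linear in the vector, since multiplication by $\theta$ causes carries. We accept slightly longer digits in exchange for a $K$-linear recursion.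

Let $\sigma$ be the substitution $h(x)\mapsto h^\sigma(x)=h(x^q)$, an injective $K$-algebra endomorphism of $K[x]$ and of $K(x)$; it fixes $\theta$. Every $h\in K[x]$ has a unique expression $h=\sum_{e=0}^{q-1}x^e(C_eh)^\sigma$ with $C_eh\in K[x]$, and $C_e$ is $K$-linear with $\deg C_eh\le(\deg h)/q$. Both $\sigma$ and $C_e$ act entrywise on vectors. Put $\Psi_e=C_e\circ M$ on columns in $K[x]^{\mathcal{J}}$, so that
\begin{equation}\label{eq:Psi}
Mp=\sum_{e=0}^{q-1}x^e(\Psi_ep)^\sigma .
\end{equation}
Let $\Delta$ be the largest $m$ occurring in $\mathcal{J}$ and let $V=\{p\in K[x]^{\mathcal{J}}:\deg_xp\le\Delta\}$, a finite-dimensional $K$-space. The entries of $M$ have degree at most $\Delta$ in $x$, and $2\Delta/q\le\Delta$, so $\Psi_eV\subset V$. If $G_k=p(\theta_k)$, then \eqref{eq:system} and \eqref{eq:Psi} at $x=\theta_k$ give $G_{k+1}=\sum_e\theta_k^e\,(\Psi_ep)(\theta_{k+1})$. This suggests the definition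
\begin{equation}\label{eq:pk}
p^{(1)}=G_1,\qquad p^{(k+1)}=\sum_{e=0}^{q-1}\theta_k^{\,e}\,\Psi_e\,p^{(k)} .
\end{equation}

\begin{lemma}\label{lem:digits}
For $k\ge1$ we have $p^{(k)}\in V\cap A[x]^{\mathcal{J}}$, $p^{(k)}(\theta_k)=G_k$, and $\deg_\theta p^{(k)}\le q^k+\Delta k$.
\end{lemma}

\begin{proof}
The vector $G_1$ has entries in $\mathbb{F}_q$. The operators $\Psi_e$ preserve $V$ and $A[x]^{\mathcal{J}}$ and raise $\deg_\theta$ by at most $\Delta$, because the entries of $M$ have $\theta$-degree at most $\Delta$ and $C_e$ only selects coefficients. This gives the first claim, and $\deg_\theta p^{(k+1)}\le\deg_\theta p^{(k)}+(q-1)q^k+\Delta$, which sums to the third. The second follows by induction from the computation before \eqref{eq:pk}.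
\end{proof}

In Example~\ref{ex:z}, the column $p^{(1)}$ has entries $1,1$, and $Mp^{(1)}$ has entries $\theta-x$ and $(\theta+\theta^q-x^q)-x$, so $p^{(2)}$ has entries $\ell_1$ and $\theta-x$. If $p^{(k)}$ has entries $\ell_{k-1}$ and $\ell_{k-1}(\theta-x)/\ell_1$, then $Mp^{(k)}$ has entries $\ell_{k-1}(\theta-x)$ and $\ell_{k-1}(\theta-x)(\theta-x^q)/\ell_1$, and \eqref{eq:pk} gives the same form for $k+1$. So for $k\ge2$ the recursion has isolated the factor $y_k$ of $G_k$ as $\theta-x$.

\subsection{Sparse sequences}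

For $u\in K$ let the \emph{height} $H(u)$ be the larger of the degrees of numerator and denominator of $u$ in lowest terms, with $H(0)=0$. The heights of $u\pm u'$, $uu'$ and $u/u'$ are at most $H(u)+H(u')$.

\begin{definition}
A sequence $(a_k)$ in $K$ is \emph{sparse} if for all large $k$ we have $a_k=u_k-\theta_ku'_k$ with $u_k,u_k'\in K$ and $H(u_k),H(u'_k)=O(q^{k/2})$.
\end{definition}

After clearing a small denominator, such an $a_k$ is a polynomial whose coefficients vanish in all degrees between $O(q^{k/2})$ and $q^k$. Sparse sequences form a $K$-space. The decomposition is unique for large $k$: subtracting two of them, we get $u_k=\theta_ku_k'$ with small heights, and $u'_k\ne0$ would give $q^k=H(u_k/u_k')=O(q^{k/2})$.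

Let $V^*=\operatorname{Hom}_K(V,K)$ and
\[
\mathcal{R}=\{\lambda\in V^*:\ (\lambda(p^{(k)}))_k\text{ is sparse}\},
\]
a subspace of $V^*$. The hypothesis $\operatorname{red}f=0$ is used only in the next lemma.

\begin{lemma}\label{lem:lambda0}
The functional $\lambda_0(p)=c\cdot p(\theta)$ lies in $\mathcal{R}$.
\end{lemma}

\begin{proof}
Let $P_d=c\cdot p^{(d)}(\theta)\in A$. For large $d$ and every prime $v$ of degree $d$, the element $f(d)$ is $v$-integral and vanishes modulo $v$. As $\theta_d\equiv\theta\pmod v$, Lemma~\ref{lem:digits} and \eqref{eq:cG} give $P_d\equiv c\cdot G_d=\ell_{d-1}^{w_0}f(d)\equiv0\pmod v$. By \eqref{eq:Pi}, $P_d=(\theta_d-\theta)\,t_d/R_d$ with $t_d\in A$. Lemma~\ref{lem:digits} gives $\deg P_d\le q^d+O(d)$, so $\deg t_d\le\deg R_d+O(d)=O(q^{d/2})$. Take $u_d=-\theta t_d/R_d$ and $u'_d=-t_d/R_d$.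
\end{proof}

A single functional does not interact with the recursion \eqref{eq:pk}, but the space $\mathcal{R}$ does. Choose decompositions for the elements of a basis of $\mathcal{R}$ and extend linearly. This gives an integer $k_0\ge1$ and linear maps $U_k,U'_k:\mathcal{R}\to K$ for $k\ge k_0$ with
\[
\lambda(p^{(k)})=U_k(\lambda)-\theta_kU'_k(\lambda),\qquad H(U_k(\lambda)),\,H(U'_k(\lambda))=O(q^{k/2})\ \text{ for fixed }\lambda .
\]
By \eqref{eq:pk}, $\lambda(p^{(k+1)})$ has almost the digits $\lambda\Psi_e(p^{(k)})$ in base $\theta_k$. If $\lambda\in\mathcal{R}$, its true digits in positions $1,\dots,q-1$ vanish, so the low part of each $\lambda\Psi_e(p^{(k)})$ must cancel the small overflow of its predecessor.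

\begin{lemma}\label{lem:propagate}
If $\lambda\in\mathcal{R}$, then $\lambda\Psi_e\in\mathcal{R}$ for $0\le e\le q-1$. After enlarging $k_0$, we have for all $\lambda\in\mathcal{R}$ and $k\ge k_0$
\[
U_k(\lambda\Psi_0)=U_{k+1}(\lambda),\qquad U'_k(\lambda\Psi_{q-1})=U'_{k+1}(\lambda),\qquad U'_k(\lambda\Psi_e)=U_k(\lambda\Psi_{e+1})\quad(0\le e\le q-2).
\]
\end{lemma}

\begin{proof}
Fix $\lambda\in\mathcal{R}$. It is a $K$-linear combination of finitely many coefficient functionals, so there are $r_0\in A\setminus\{0\}$ and a constant $C$ with $r_0\lambda(p)\in A$ and $\deg r_0\lambda(p)\le\deg_\theta p+C$ for $p\in V\cap A[x]^{\mathcal{J}}$. For $k\ge k_0$ let $r$ be $r_0$ times the denominators of $U_{k+1}(\lambda)$ and $U'_{k+1}(\lambda)$. Then $r$, $a_0=rU_{k+1}(\lambda)$ and $a_q=rU'_{k+1}(\lambda)$ are polynomials of degree $O(q^{k/2})$. Put $b_e=r\lambda(\Psi_ep^{(k)})\in A$. By Lemma~\ref{lem:digits}, $\deg b_e\le q^k+O(q^{k/2})$. Division by $\theta_k$ gives $b_e=b_e^0+\theta_kb_e^1$ with $\deg b_e^0<q^k$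 and $\deg b_e^1=O(q^{k/2})$. By \eqref{eq:pk} and $\theta_{k+1}=\theta_k^q$,
\[
b_0^0+\sum_{e=1}^{q-1}\theta_k^e\,(b_e^0+b_{e-1}^1)+\theta_k^q\,b^1_{q-1}=\sum_{e=0}^{q-1}\theta_k^eb_e=r\lambda(p^{(k+1)})=a_0-\theta_k^q\,a_q .
\]
For large $k$ the coefficients of the powers of $\theta_k$ at both ends have degree less than $q^k$, and an expansion with such digits is unique. Hence $b_0^0=a_0$, $b_e^0=-b^1_{e-1}$ for $1\le e\le q-1$, and $b^1_{q-1}=-a_q$. Put $a_e=b_e^0=-b_{e-1}^1$ for $1\le e\le q-1$. All $a_e$ have degree $O(q^{k/2})$, and $b_e=a_e-\theta_ka_{e+1}$ for $0\le e\le q-1$. Thus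
\[
(\lambda\Psi_e)(p^{(k)})=\frac{a_e}{r}-\theta_k\,\frac{a_{e+1}}{r}
\]
is sparse, and $\lambda\Psi_e\in\mathcal{R}$. By uniqueness, $U_k(\lambda\Psi_e)=a_e/r$ and $U'_k(\lambda\Psi_e)=a_{e+1}/r$ for $k$ large in terms of $\lambda$, which gives the three identities. They are linear in $\lambda$, so a bound $k_0$ that works for a basis of $\mathcal{R}$ works for all of $\mathcal{R}$.
\end{proof}

\subsection{Rows that annihilate $G_k$}

We now pass from functionals to polynomial rows, among which $B$ must be found. Let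
\[
W=\{p\in V:\lambda(p)=0\text{ for all }\lambda\in\mathcal{R}\},\qquad\mathfrak{B}=\{\text{rows }B\in K[x]^{\mathcal{J}}:B\cdot p=0\text{ for all }p\in W\}.
\]
By Lemma~\ref{lem:propagate}, $\Psi_eW\subset W$. As $V$ is finite-dimensional, $\mathcal{R}$ is exactly the set of functionals that vanish on $W$. The set $\mathfrak{B}$ is a $K[x]$-submodule of $K[x]^{\mathcal{J}}$, hence finitely generated. For $B\in\mathfrak{B}$ and $n\ge0$ let $\lambda_{B,n}(p)$ be the coefficient of $x^n$ in $B\cdot p$, for $p\in V$. It vanishes on $W$, so $\lambda_{B,n}\in\mathcal{R}$, and $\lambda_{B,n}=0$ for $n>\deg B+\Delta$. For $k\ge k_0$ put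
\[
b_k(B)=\sum_nU_k(\lambda_{B,n})x^n,\qquad b'_k(B)=\sum_nU'_k(\lambda_{B,n})x^n,\qquad\eta_k(B)=b_k(B)-x\,b'_k(B).
\]
These polynomials are $K[x]$-linear in $B$, because $\lambda_{B,n}$ is $K$-linear in $B$, $\lambda_{xB,0}=0$ and $\lambda_{xB,n}=\lambda_{B,n-1}$. By construction $B\cdot p^{(k)}=b_k(B)-\theta_kb'_k(B)$. Setting $x=\theta_k$ and using Lemma~\ref{lem:digits}, we get
\begin{equation}\label{eq:eta}
B(\theta_k)\cdot G_k=\eta_k(B)(\theta_k).
\end{equation}
So $\eta_k(B)$ is a polynomial of bounded degree that records the quantity we want to vanish. Its merit is an exact recursion in which $\theta_k$ no longer appears.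

\begin{lemma}\label{lem:recursion}
If $B\in\mathfrak{B}$, then $B^\sigma M\in\mathfrak{B}$ and $\eta_k(B^\sigma M)=\eta_{k+1}(B)^\sigma$ for $k\ge k_0$.
\end{lemma}

\begin{proof}
By \eqref{eq:Psi}, every column $p\in K[x]^{\mathcal{J}}$ satisfies
\begin{equation}\label{eq:BM}
B^\sigma M\cdot p=\sum_{e=0}^{q-1}x^e\,(B\cdot\Psi_ep)^\sigma .
\end{equation}
For $p\in W$ the right side is $0$, so $B^\sigma M\in\mathfrak{B}$. Comparing coefficients gives $\lambda_{B^\sigma M,\,qn+e}=\lambda_{B,n}\Psi_e$ for $0\le e<q$. Therefore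
\[
\eta_k(B^\sigma M)=\sum_nx^{qn}\sum_{e=0}^{q-1}\Big(x^eU_k(\lambda_{B,n}\Psi_e)-x^{e+1}U'_k(\lambda_{B,n}\Psi_e)\Big).
\]
By the third identity of Lemma~\ref{lem:propagate} the inner sum telescopes to $U_k(\lambda_{B,n}\Psi_0)-x^qU'_k(\lambda_{B,n}\Psi_{q-1})$, which by the other two equals $U_{k+1}(\lambda_{B,n})-x^qU'_{k+1}(\lambda_{B,n})$.
\end{proof}

Since $M$ is triangular, this recursion reduces to a scalar one, which has no solution in a finite-dimensional space: the zero of $\theta-x$ at $\theta$ would propagate to $\theta_1,\theta_2,\dots$ without end.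

\begin{lemma}\label{lem:rigid}
Let $\mu\ge1$ and let $Y\subset K(x)$ be a finite-dimensional $K$-subspace with $(\theta-x)^\mu Y\subset Y^\sigma$. Then $Y=0$.
\end{lemma}

\begin{proof}
Suppose $Y\ne0$. Both sides have dimension $\dim Y$, so $(\theta-x)^\mu Y=Y^\sigma$. For $\rho\in\overline{K}$ let $\omega(\rho)$ be the minimum of $\operatorname{ord}_{x=\rho}h$ over $0\ne h\in Y$. It equals the minimum over a basis of $Y$, so it is an integer and vanishes for all but finitely many $\rho$. If $h=(x-\rho^q)^nh_1$ with $h_1$ regular and nonzero at $\rho^q$, then $h^\sigma=(x-\rho)^{qn}h_1(x^q)$, so $\operatorname{ord}_\rho h^\sigma=q\operatorname{ord}_{\rho^q}h$. Comparing the minimal orders at $\rho$ of the two equal spaces gives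
\[
q\,\omega(\rho^q)=\omega(\rho)\ \ (\rho\ne\theta),\qquad q\,\omega(\theta^q)=\omega(\theta)+\mu .
\]
The points $\theta_i$, $i\in\mathbb{Z}$, are distinct, and $\theta_i^q=\theta_{i+1}$. We have $\omega(\theta_i)=0$ for $i$ very negative, hence for all $i\le0$, and then $\omega(\theta_i)=\mu/q^i\ne0$ for all $i\ge1$. This contradicts finiteness.
\end{proof}

\begin{lemma}\label{lem:vanish}
We have $\eta_k=0$ for $k\ge k_0$. Hence $B(\theta_k)\cdot G_k=0$ for all $B\in\mathfrak{B}$ and $k\ge k_0$.
\end{lemma}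

\begin{proof}
Let $\mathcal{E}\subset\operatorname{Hom}_{K[x]}(\mathfrak{B},K[x])$ be the $K$-span of the $\eta_k$, $k\ge k_0$. An element of $\mathcal{E}$ is determined by its values on a finite generating set of $\mathfrak{B}$, and $\deg\eta_k(B)\le\deg B+\Delta+1$, so $\mathcal{E}$ is finite-dimensional. By Lemma~\ref{lem:recursion}, for each $\eta=\sum_k\alpha_k\eta_k\in\mathcal{E}$ the element $\eta^+=\sum_k\alpha_k\eta_{k+1}\in\mathcal{E}$ satisfies
\begin{equation}\label{eq:plus}
\eta(B^\sigma M)=\eta^+(B)^\sigma\qquad(B\in\mathfrak{B}).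
\end{equation}
Let $F=K(x)$ and $\mathfrak{B}_F=F\mathfrak{B}\subset F^{\mathcal{J}}$, and extend each $\eta$ to an $F$-linear map $\mathfrak{B}_F\to F$. Every element of $\mathfrak{B}_F$ is $hB$ with $h\in F$, $B\in\mathfrak{B}$, and $(hB)^\sigma M=h^\sigma B^\sigma M$. So $\mathfrak{B}_F$ is stable under $B\mapsto B^\sigma M$, and \eqref{eq:plus} holds on $\mathfrak{B}_F$.

Let $\mathfrak{B}_i\subset\mathfrak{B}_F$ be the $F$-subspace of rows supported on the first $i$ elements of $\mathcal{J}$, so $\mathfrak{B}_0=0$. Reading off a column of $M$, we find that the $(\mu,\mathbf{t})$-entry of $B^\sigma M$ is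
\[
(\theta-x)^\mu\Big(B^\sigma_{(\mu,\mathbf{t})}+\sum_aB^\sigma_{(\mu+a,(a,\mathbf{t}))}\Big),
\]
where $a$ runs over the integers with $(\mu+a,(a,\mathbf{t}))\in\mathcal{J}$. These elements have larger depth and come later in the order. So $\mathfrak{B}_i$ is stable, and on the $i$-th entry of a row in $\mathfrak{B}_i$ the map acts by $b\mapsto(\theta-x)^\mu b^\sigma$, where $\mu\ge1$ is the first component of the $i$-th element of $\mathcal{J}$.

Suppose $\mathcal{E}\ne0$, and let $i\ge1$ be minimal such that $\mathcal{E}$ does not vanish on $\mathfrak{B}_i$. Then $\mathfrak{B}_{i-1}\ne\mathfrak{B}_i$, and $\mathfrak{B}_{i-1}$ is the kernel of the $i$-th entry on $\mathfrak{B}_i$. So $\mathfrak{B}_i=FB^0\oplus\mathfrak{B}_{i-1}$ for a row $B^0$ with $i$-th entry $1$, and $(B^0)^\sigma M-(\theta-x)^\mu B^0\in\mathfrak{B}_{i-1}$. As $\mathcal{E}$ vanishes on $\mathfrak{B}_{i-1}$, \eqref{eq:plus} gives $(\theta-x)^\mu\eta(B^0)=\eta^+(B^0)^\sigma$ for all $\eta\in\mathcal{E}$. The space $Y=\{\eta(B^0):\eta\in\mathcal{E}\}$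 is finite-dimensional, nonzero by the choice of $i$, and satisfies $(\theta-x)^\mu Y\subset Y^\sigma$. This contradicts Lemma~\ref{lem:rigid}. The last claim follows from \eqref{eq:eta}.
\end{proof}

\begin{remark}
The strict inequality $w_0>qn+\operatorname{wt}\mathbf{s}$ was imposed to have $\mu\ge1$. Lemma~\ref{lem:rigid} fails for $\mu=0$, with $Y=K$. So does Lemma~\ref{lem:vanish}: for $\mathcal{J}=\{(0,\varnothing)\}$ we would have $M=1$, $V=K$, $G_k=p^{(k)}=1$, $\mathcal{R}=V^*$, $W=0$, and $B=1\in\mathfrak{B}$ does not annihilate $G_k$.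
\end{remark}

\subsection{Lifting the row $c$}

It remains to find $B\in\mathfrak{B}$ with $B(\theta)=c$. Lemma~\ref{lem:lambda0} says that $c\cdot p(\theta)=0$ for $p\in W$. This is not yet enough: the values $B(\theta)$ also annihilate $p(\theta)$ whenever a nonzero polynomial multiple $rp$ lies in $K[x]W$, and if $r(\theta)=0$ we learn nothing about $c\cdot p(\theta)$ directly. The remedy is to run the recursion backward to a point $\theta_{-h}$ where $r$ does not vanish.

\begin{lemma}\label{lem:lift}
There is $B\in\mathfrak{B}$ with $B(\theta)=c$.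
\end{lemma}

\begin{proof}
Let $\widetilde{W}=\{p\in K[x]^{\mathcal{J}}:B\cdot p=0\text{ for all }B\in\mathfrak{B}\}$. With $F=K(x)$, the space $F\mathfrak{B}$ is the annihilator of $FW$ (clear denominators), so $\widetilde{W}=FW\cap K[x]^{\mathcal{J}}$ by duality over $F$. As $\widetilde{W}$ is finitely generated, there is $0\ne r\in K[x]$ with $r\widetilde{W}\subset K[x]W$. Since $W\subset\widetilde{W}$, the module $\mathfrak{B}$ is the annihilator of $\widetilde{W}$. The quotient $K[x]^{\mathcal{J}}/\widetilde{W}$ is finitely generated and torsion-free over the principal ideal domain $K[x]$, hence free. So there is a square matrix $Q$ over $K[x]$ with $\det Q\in K^\times$ whose first $t$ columns form a basis of $\widetilde{W}$, and $\mathfrak{B}$ is spanned by the rows of $Q^{-1}$ with number larger than $t$. For $\rho\in\overline{K}$ let $\widetilde{W}(\rho)$ be the $\overline{K}$-span of $\{p(\rho):p\in\widetilde{W}\}$. It is spanned by the first $t$ columns of the invertible matrix $Q(\rho)$, so it has dimension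 $t$ for every $\rho$. A row $b\in K^{\mathcal{J}}$ annihilates $\widetilde{W}(\theta)$ if and only if it is a $K$-combination of the rows of $Q(\theta)^{-1}$ with number larger than $t$, and such a combination is $B(\theta)$ for some $B\in\mathfrak{B}$. So it suffices to show that $c$ annihilates $\widetilde{W}(\theta)$. For $h\ge0$ put $M_h=M(\theta_{-1})M(\theta_{-2})\cdots M(\theta_{-h})$, with $M_0$ the identity.

\emph{Step 1: $cM_h\cdot p(\theta_{-h})=0$ for $p\in W$ and $h\ge0$.} For $h=0$ this holds because $\lambda_0\in\mathcal{R}$. For $h\ge1$, \eqref{eq:Psi} at $x=\theta_{-h}$ gives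
\[
cM_h\cdot p(\theta_{-h})=\sum_{e=0}^{q-1}\theta_{-h}^{\,e}\;cM_{h-1}\cdot(\Psi_ep)(\theta_{-(h-1)}),
\]
and each term vanishes by induction, since $\Psi_ep\in W$.

\emph{Step 2: $cM_h$ annihilates $\widetilde{W}(\theta_{-h})$ for some $h$.} The points $\theta_{-h}$ are distinct, so $r(\theta_{-h})\ne0$ for some $h$. For $p\in\widetilde{W}$ write $rp=\sum_ja_jp_j$ with $a_j\in K[x]$ and $p_j\in W$. Step 1 gives $r(\theta_{-h})\,cM_h\cdot p(\theta_{-h})=0$.

\emph{Step 3: $M(\rho)\widetilde{W}(\rho)=\widetilde{W}(\rho^q)$ for $\rho\ne\theta$.} Let $p\in\widetilde{W}$ and $B\in\mathfrak{B}$. Since $B^\sigma M\in\mathfrak{B}$, the left side of \eqref{eq:BM} is $0$, and uniqueness of the expansion gives $B\cdot\Psi_ep=0$ for all $e$. Thus $\Psi_ep\in\widetilde{W}$, and \eqref{eq:Psi} at $x=\rho$ shows $M(\rho)p(\rho)\in\widetilde{W}(\rho^q)$. As $M(\rho)$ is invertible and both spaces have dimension $t$, the inclusion is an equality.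

Step 3 at $\rho=\theta_{-h},\dots,\theta_{-1}$, all different from $\theta$, gives $M_h\widetilde{W}(\theta_{-h})=\widetilde{W}(\theta)$. By Step 2, $c$ annihilates $\widetilde{W}(\theta)$.
\end{proof}

Lemmas~\ref{lem:lift} and~\ref{lem:vanish} together prove Proposition~\ref{prop:key}, and with it $\ker(\operatorname{red})=z\mathcal{T}$.

\section{Proofs of the main theorems}\label{sec:end}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
The kernels are given by Corollary~\ref{cor:infty}(b) and Section~\ref{sec:finite}. So $\lim$ and $\operatorname{red}$ induce isomorphisms $\mathcal{T}/g\mathcal{T}\cong\mathcal{Z}_\infty$ and $\mathcal{T}/z\mathcal{T}\cong\mathcal{Z}_{\mathcal{A}_K}$. The first sends $z$ to $\zeta_A(q-1)$ and the second sends $g$ to $\mathfrak{g}_{\mathcal{A}_K}$. Dividing by these elements gives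
\[
\mathcal{Z}_\infty/\zeta_A(q-1)\mathcal{Z}_\infty\ \xleftarrow{\ \sim\ }\ \mathcal{T}/(g\mathcal{T}+z\mathcal{T})\ \xrightarrow{\ \sim\ }\ \mathcal{Z}_{\mathcal{A}_K}/\mathfrak{g}_{\mathcal{A}_K}\mathcal{Z}_{\mathcal{A}_K},
\]
where the class of $[\mathbf{s}]$ goes to the classes of $\zeta_A(\mathbf{s})$ and $\zeta_{\mathcal{A}_K}(\mathbf{s})$. The composite from left to right is $\Phi_{\infty,\mathcal{A}_K}$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:structure}]
(1) The basis is Corollary~\ref{cor:infty}(a). By Proposition~\ref{prop:span}, $\mathcal{T}_w$ is spanned by the basis elements with $qn+\operatorname{wt}\mathbf{s}=w$, so the sum of the $\mathcal{T}_w$ is direct, and it is a grading of the algebra by Proposition~\ref{prop:algebra}. A nonempty Thakur index is an arbitrary sequence of entries in $\{1,\dots,q\}$ followed by one entry in $\{1,\dots,q-1\}$, so Thakur indices have the generating series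
\[
1+\frac{X+\dots+X^{q-1}}{1-X-\dots-X^q}=\frac{1-X^q}{1-X-\dots-X^q}.
\]
The powers of $g$ contribute the factor $1/(1-X^q)$.

(2) This is the equality $\ker(\operatorname{red})=z\mathcal{T}$.

(3) Since $z\in\mathcal{T}_{q-1}$ is homogeneous, $z\mathcal{T}$ is a graded ideal, and $\mathcal{Z}_{\mathcal{A}_K}\cong\mathcal{T}/z\mathcal{T}$ is graded with pieces $\operatorname{red}(\mathcal{T}_w)=\mathcal{Z}_{\mathcal{A}_K,w}$. If $zf=0$, then $f(k)=0$ for $k\ge1$ because $z(k)\ne0$ by \eqref{eq:z}, so $f=0$ by Corollary~\ref{cor:infty}(a). Hence $\dim\mathcal{Z}_{\mathcal{A}_K,w}=\dim\mathcal{T}_w-\dim\mathcal{T}_{w-q+1}$.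

(4) Write $\mathcal{Z}=\mathcal{Z}_{\mathcal{A}_K}$, $\mathcal{Z}_w=\mathcal{Z}_{\mathcal{A}_K,w}$ and $\mathfrak{g}=\mathfrak{g}_{\mathcal{A}_K}\in\mathcal{Z}_q$. By Corollary~\ref{cor:infty}(d), $\mathfrak{g}$ is a nonzerodivisor of $\mathcal{Z}\cong\mathcal{T}/z\mathcal{T}$. As $z\mathcal{T}$ lives in degrees at least $q-1\ge1$, we have $1\ne0$ in $\mathcal{Z}$. So the powers $\mathfrak{g}^n$ are nonzero and lie in distinct degrees, and $\mathfrak{g}$ is transcendental over $K$. Let $(\xi_i)$ be homogeneous elements of $\mathcal{Z}$ whose classes form a $K$-basis of $\mathcal{Z}/\mathfrak{g}\mathcal{Z}$. They generate $\mathcal{Z}$ over $K[\mathfrak{g}]$: an element of $\mathcal{Z}_w$ is a $K$-combination of the $\xi_i$ plus an element of $\mathfrak{g}\mathcal{Z}_{w-q}$, and we use induction on $w\ge0$. They are independent over $K[\mathfrak{g}]$: in a nontrivial relation we may cancel the largest power of $\mathfrak{g}$ dividing all coefficients, and reduction modulo $\mathfrak{g}$ then gives a nontrivial relation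 over $K$ among the classes of the $\xi_i$. Finally $g\mathcal{T}+z\mathcal{T}$ is a graded ideal, so by Theorem~\ref{thm:main} both sides of the Conjecture are graded by weight, and the piece of degree $w$ has dimension $\dim\mathcal{Z}_w-\dim\mathcal{Z}_{w-q}$. The Hilbert series is $1-X^q$ times the series in (3).
\end{proof}

\begin{thebibliography}{9}

\bibitem{Chang}
C.-Y. Chang, \emph{Linear independence of monomials of multizeta values in positive characteristic}, Compositio Math., 2014.

\bibitem{CCM}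
Chang, Chen and Mishiba, \emph{On Thakur's basis conjecture for multiple zeta values in positive characteristic}, Forum Math. Pi, 2023.

\bibitem{IKLNP}
Im, Kim, Le, Ngo Dac and Pham, \emph{Zagier--Hoffman's conjectures in positive characteristic}, Forum Math. Pi, 2024.

\bibitem{Tsui}
Hung-Chun Tsui, \emph{Multiple Zeta Values in Positive Characteristic: A Kaneko-Zagier-Type Conjecture}, arXiv:2609.37450 (2026).

\end{thebibliography}
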